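# Hidden Permutations Against Online Coloring in Random Order

All logarithms are natural, $[k]=\{1,\dots,k\}$, and $S_k$ is the symmetric group on $[k]$.

## 1. Online coloring, random arrivals, and information

**Online coloring.** An adversary fixes a graph $G=(V,E)$ with $n$ vertices. The vertices are revealed one at a time. When $v$ arrives, the algorithm learns the edges between $v$ and the vertices that arrived earlier, and it must immediately and irrevocably give $v$ a color different from the colors of all earlier neighbors. The cost is the number of colors used in total.

*Example.* First Fit gives each vertex the smallest positive integer not used on an earlier neighbor. Take the path $a-b-c-d$. If the order is $a,b,c,d$, the colors are $1,2,1,2$. If the order is $a,d,c,b$, then $a$ and $d$ get $1$, $c$ gets $2$, and $b$, adjacent to $a$ and $c$, gets $3$.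

**Random order.** The graph is still fixed by the adversary, but the arrival order is a uniformly random permutation of $V$. For a randomized algorithm, the expected number of colors is taken over the order and over the algorithm's own randomness. A randomized algorithm is a random choice among deterministic ones, made independently of the order.

*Example.* First Fit on $a-b-c-d$ in random order. When does $b$ get color $3$? It needs earlier neighbors colored $1$ and $2$. A leaf that arrives before its neighbor gets $1$, so $a$ supplies the $1$ and $c$ must have color $2$ while $b$ is absent, which means that $d$ came before $c$. So $b$ arrives last and $d$ precedes $c$: $3$ of the $24$ orders. By symmetry $c$ gets $3$ in $3$ other orders. Color $4$ never occurs, and every order needs two colors, so the expected number of colors is $2+\frac{6}{24}=\frac94$.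

**Colorability and uniform bounds.** A graph is $k$-colorable if its chromatic number is at most $k$. A bound $O(k\log n)$ is *uniform* if there is one absolute constant $C$ that serves all $k$, $n$ and $G$.

*Example.* For each fixed $k$ the function $k^3\log n$ is $O(\log n)$, but it is not at most $Ck\log n$ for a single $C$. Uniformity is about the joint dependence on $k$ and $n$.

**Entropy, information, divergence.** For finite-valued random variables, $\mathrm{Ent}(Y)=-\sum_y P(y)\log P(y)$, and $\mathrm{Ent}(Y|W)$ is the average over $w$ of the entropy of the law of $Y$ given $W=w$. Mutual information is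
$$I(X;Y|W)=\mathrm{Ent}(Y|W)-\mathrm{Ent}(Y|X,W),\tag{1}$$
which is symmetric in $X,Y$, nonnegative, and zero exactly when $X,Y$ are conditionally independent given $W$. The divergence is $D_{KL}(P\|U)=E_P\log\frac{dP}{dU}\ge 0$, and $I(X;Y)$ is the divergence of the joint law of $(X,Y)$ from the product of its marginals.

*Example (a set that avoids a secret).* Let $k$ be even, let $i^*$ be uniform in $[k]$, and given $i^*$ let $H$ be a uniform $\frac k2$-subset of $[k]\setminus\{i^*\}$. By symmetry $H$ is uniform over all $\frac k2$-subsets, so $I(i^*;H)=\log\binom{k}{k/2}-\log\binom{k-1}{k/2}=\log 2$, because $\binom{k-1}{k/2}=\frac12\binom k{k/2}$. For $k=4$ this is $\log 6-\log 3$: seeing $H=\{1,4\}$ leaves the two candidates $i^*\in\{2,3\}$ out of four.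

We use these textbook facts.

Entropy satisfies
$$\mathrm{Ent}(Y)\le\log\#\{\text{values of }Y\},\quad \mathrm{Ent}(Y|W,W')\le\mathrm{Ent}(Y|W),\quad \mathrm{Ent}(Y_1,\dots,Y_m|W)\le\sum_l\mathrm{Ent}(Y_l|W),\tag{2}$$
the last with equality when the $Y_l$ are conditionally independent given $W$. The chain rule is
$$I(X;Y,Z|W)=I(X;Y|W)+I(X;Z|Y,W);\tag{3}$$
in particular adding a variable never decreases information. For any fixed law $U$ charging every value,
$$I(X;Y|W)\le E\,D_{KL}\big(P(Y|X,W)\,\|\,U\big).\tag{4}$$
Indeed, writing $\log\frac{P(Y|X,W)}{U(Y)}=\log\frac{P(Y|X,W)}{P(Y|W)}+\log\frac{P(Y|W)}{U(Y)}$ and taking expectations, the right side minus the left side is $E\,D_{KL}(P(Y|W)\|U)\ge0$. If an event is determined by $(X,Y)$, with probability $p$ under the joint law and $q$ under the product of the marginals, then data processing gives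
$$p\log\frac pq+(1-p)\log\frac{1-p}{1-q}\le I(X;Y),\tag{5}$$
and $q=0$ forces $p=0$. By Jensen's inequality,
$$D_{KL}(P\|U)=E_P\log\tfrac{dP}{dU}\le\log E_P\tfrac{dP}{dU}=\log E_U\Big(\tfrac{dP}{dU}\Big)^2.\tag{6}$$
Finally, for permutations we need
$$\frac{(k-t)!}{k!}\le\Big(\frac ek\Big)^t\qquad(0\le t\le k).\tag{7}$$
For $t\ge1$: $\frac{k!}{(k-t)!}=t!\binom kt\ge t!\,(k/t)^t\ge(k/e)^t$, using $t!\ge(t/e)^t$. Note that $\frac{(k-t)!}{k!}$ is the probability that a uniform permutation takes $t$ prescribed distinct values at $t$ prescribed points.

## 2. Do $Ck\log n$ colors suffice?

The problem comes from Hirotaka Yoneda and Masataka Yoneda, "Online Graph Coloring with Random Arrivals", arXiv:2610.23824 (2026). The same work proves that for every $k\ge3$, in the random-order model with $n$ and $k$ known in advance, some randomized online algorithm colors every $k$-colorable $n$-vertex graph with $O(k^3\log^2k\,\log^4n)$ colors in expectation. It conjectures that $O(k\log n)$ is possible. The bound is meant uniformly: there should be an absolute constant $C>0$ such that for all integers $k\ge1$, $n\ge2$ there is a randomized online algorithm, which may depend on $n$ and $k$,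 whose expected number of colors on every $k$-colorable $n$-vertex graph is at most $Ck\log n$.

The conjecture is false, even for algorithms with unlimited computational power.

**Theorem 1.** There are $c>0$ and $k_0$ such that for all integers $k\ge k_0$ and all $n$ with
$$20\,\log k\,\log\log k\ \le\ \log n\ \le\ \sqrt k,$$
and for every randomized online algorithm, there is a $k$-colorable $n$-vertex graph on which, in the random-order model, the expected number of colors is at least
$$c\;k\log n\cdot\frac{\sqrt{\log k/\log\log k}}{\log\log n}.$$

**Corollary.** No absolute constant $C$ as in the conjecture exists. Moreover: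

* For each $\alpha<\frac12$, no uniform bound $C\,k(\log k)^\alpha\log n$ holds.
* For $k=\lfloor\exp((\log\log n)^3)\rfloor$ the ratio of the forced number of colors to $k\log n$ is $\Omega\big(\sqrt{\log\log n/\log\log\log n}\big)$.
* For $k=\lfloor\exp(\log n/(20\log\log n))\rfloor$ the ratio is $\Omega\big(\sqrt{\log n}/(\log\log n)^2\big)$.

*Proof from Theorem 1.* For the first claim and the first item take $n=\lceil\exp(20\log k\log\log k)\rceil$. For large $k$ the hypotheses hold, $\log\log n=(1+o(1))\log\log k$, and Theorem 1 gives at least $c'k\log n\cdot\sqrt{\log k}/(\log\log k)^{3/2}$. The last factor is unbounded, and it exceeds any multiple of $(\log k)^\alpha$ eventually when $\alpha<\frac12$.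

For the second item, $\log k\sim(\log\log n)^3$ and $\log\log k\sim3\log\log\log n$. Then $20\log k\log\log k\le\log n$ and $\sqrt k\ge\log n$ for large $n$, and the ratio has order $\frac{(\log\log n)^{3/2}}{\sqrt{\log\log\log n}\,\log\log n}$.

For the third item, $\log k\le\frac{\log n}{20\log\log n}$ and $\log\log k\le\log\log n$ give $20\log k\log\log k\le\log n$, while $\sqrt k\ge\log n$ for large $n$. Here $\log k/\log\log k\sim\frac{\log n}{20(\log\log n)^2}$, so the ratio has order $\frac{\sqrt{\log n}}{(\log\log n)^2}$. $\square$

*Scope.* This refutes the uniform statement. The dependence on $n$ for a fixed $k\ge3$ is not decided here.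

## 3. The cases $k=1$ and $k=2$

For $k=1$ there are no edges and one color suffices.

For $k=2$ the bound $O(\log n)$ holds in *every* order. When $v$ arrives, look at its connected component in the current graph. It is bipartite, with sides $I_1\ni v$ and $I_2$. Give $v$ the smallest color not present in $I_2$. This is proper. Let $n(m)$ be the least possible number of vertices in the component of a vertex at the moment it receives color $m$. Clearly $n(1)\ge1$ and $n(2)\ge2$. We claim $n(m+2)\ge2n(m)$.

Suppose $v$ gets $m+2$. Then $I_2$ contains a vertex $w'$ of color $m$ and a vertex $u$ of color $m+1$. When $u$ was colored, color $m$ was present on the side opposite to $u$ in its component, that is, on a vertex $w\in I_1$. So $w$ and $w'$ both have color $m$ and lie on opposite sides. If, at the arrival of the later of the two, they had been in one component, the later one would have seen color $m$ on the opposite side and avoided it. So they were in different components then, and the components in which each received its color are disjoint, with at least $n(m)$ vertices each. Hence $n(m)\ge2^{\lfloor m/2\rfloor}$, and at most $2\log_2n+1$ colors are used.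

So the conjectured bound is correct for $k\le2$. The counterexamples live where $k$ and $n$ grow together.

## 4. A distribution that defeats every deterministic algorithm

It suffices to produce random graphs that are bad for every deterministic algorithm.

**Theorem 2.** Let $k$ be even and sufficiently large, let $S=\big\lfloor10^{-3}\sqrt{\log k/\log\log k}\big\rfloor$, and let $J$ be an integer with $\log k\le J\le\sqrt k$. There is $n_0\le e^{8J\log J}$ such that for every $n\ge n_0$ there is a distribution on $k$-colorable $n$-vertex graphs for which every deterministic online algorithm uses at least $0.003\,JkS$ colors in expectation over the graph and the arrival order.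

*Theorem 2 implies Theorem 1.* Let $k'\in\{k,k-1\}$ be even; $k'$-colorable graphs are $k$-colorable. Put $J=\lfloor\log n/(8\log\log n)\rfloor$. We check the hypotheses of Theorem 2 for $k'$ and $J$.

* The function $x/(8\log x)$ increases for $x>e$. At $x=20\log k\log\log k$ it equals $(2.5-o(1))\log k\ge2\log k$ for large $k$. Hence $J\ge2\log k-1\ge\log k'$. Since $\lfloor y\rfloor\ge y/2$ for $y\ge1$, also $J\ge\log n/(16\log\log n)$.
* As $\log n\le\sqrt k$ and $\log\log n\ge1$, we get $J\le\sqrt k/8\le\sqrt{k'}$.
* As $J\le\log n$, $8J\log J\le\frac{\log n}{\log\log n}\cdot\log\log n=\log n$, so $n_0\le n$.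

A randomized algorithm is a mixture of deterministic ones, so its expected cost averaged over the distribution of Theorem 2 is at least $0.003Jk'S(k')$, and some graph in the support has at least this expected cost. For large $k$ we have $k'\ge k/2$, $S(k')\ge\frac12 10^{-3}\sqrt{\log k'/\log\log k'}$, and $\sqrt{\log k'/\log\log k'}\ge\frac12\sqrt{\log k/\log\log k}$. Multiplying, Theorem 1 holds with $c=3\cdot10^{-6}/128$. $\square$

The rest of the notes prove Theorem 2. The number of levels $J$ accounts for $\log n/\log\log n$; the extra factor $S$ is what beats $k\log n$.

## 5. Components, hues and links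

Three gadgets make up the graph. Let $k$ be even.

**Component.** A component $A$ has *types* $(A,r,i)$ with $r\in[S]$ and $i\in[k]$. We call $i$ the *class*. Types of one component are adjacent exactly when their classes differ, so a component is a complete $k$-partite graph with parts of size $S$.

*Example.* For $k=2$, $S=3$ a component is $K_{3,3}$. In any proper coloring, a color that occurs in a component occurs in one class only.

**Hue.** Each component $A$ has a hidden permutation $\pi_A\in S_k$, uniform and independent over components. The hue of $v=(A,r,i)$ is $\chi_v=\pi_A(i)$. The hues will form a proper $k$-coloring of the whole graph. An algorithm that knew all $\pi_A$ would color by hue with $k$ colors, so the permutations must stay hidden.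

**Link.** A link from a type $v$ to a component $B$ carries a set $H$, a uniform $\frac k2$-subset of $[k]\setminus\{i^*\}$, where $i^*=\pi_B^{-1}(\chi_v)$ is the class of $B$ that has the hue of $v$. It makes $v$ adjacent to all $(B,r',i')$ with $i'\in H$, $r'\in[S]$.

*Example.* Let $k=4$, $\pi_A=\mathrm{id}$, and $\pi_B:1\mapsto3,\,2\mapsto1,\,3\mapsto4,\,4\mapsto2$. For $v=(A,r,1)$ the hue is $1$ and $i^*=2$. If $H=\{1,4\}$, then $v$ is joined to types of $B$ of hues $3$ and $2$; coloring by hue stays proper.

A link does two things. First, if some type of $B$ of class $\ell\ne i^*$ already has color $a$, the link forbids $a$ to $v$ with probability $\frac{k/2}{k-1}\ge\frac12$. Only a color placed in $B$ on the hue of $v$ itself is immune. Second, it leaks up to $\log2$ nats about the hidden permutations, as in the example of Section 1. The proof balances blocking against leaking.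

## 6. Downward links alone give only $k\log n/\log\log n$

A natural first plan is to arrange components in levels $1,\dots,J$, to have level $1$ arrive first, then level $2$, and so on, and to link each type to random components at lower levels. A color used on a sizable fraction of the components below, with spread-out hues, is then blocked at higher levels. One hopes each color serves only about one level. Each component needs $k$ colors on its $k$ classes, so this should force about $Jk$ colors.

In random order we cannot dictate which level comes first, but we can imitate it. Give each type of level $j$ a number $4^{J-j}$ of identical copies (*clones*). Low levels have many clones, so their first clones tend to come early. This multiplies the number of vertices by at most $4^{J}$.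

Now count. Let $N$ be the number of child blocks of each block of the tree of levels. With $N\ge J$ (we shall need much larger $N$, see Section 11), level $1$ alone has at least $N^{J-1}\ge J^{J-1}$ vertices, so $(J-1)\log J\le\log n$. If $J\ge\sqrt{\log n}$ this gives $J\le1+2\log n/\log\log n$, and otherwise $J$ is smaller still. So $Jk$ is $O(k\log n/\log\log n)$, which falls short of $k\log n$.

Could $S$ copies of each class help? With downward links only, they cannot. Color the clones of a level-$j$ type $(A,r,i)$ with the pair $(j,i)$. This is proper, since inside a component different classes get different pairs and every link joins different levels. An algorithm that sees the labels (and ours will) uses $Jk$ colors whatever $S$ is. The obstruction is exact: *nothing prevents a color from being repeated on all $S$ copies of a class*.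

The remedy is a second kind of link, from a type to random components of its *own* block. Suppose a color is already present on a fraction at least $\eta=1/S$ of the components of the block, and few of these carry it on the hue of $v$. Then about $S\log S$ own-block links block the color. So repetition inside a component is possible only (a) if the algorithm has in effect found the hue, or (b) while the color is on less than a fraction $1/S$ of the block, where $S$-fold repetition costs us only $O(1)$.

The price is leakage. Each pair (component, class) has $S$ types with about $S\log S$ own-block links each, so about $S^2\log S$ nats leak per pair. Knowing a hue takes about $\log k$ nats. Staying below this budget means $S^2\log S\ll\log k$, so $S$ may be of order $\sqrt{\log k/\log\log k}$, exactly the gain in Theorem 1.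

## 7. The random graph

**Parameters.** Let
$$\eta=\tfrac1S,\quad c_1=\lceil3S\log(100S)\rceil,\quad c_2=\lceil8S\log k\rceil,\quad M=25S^2J,\quad N=MSJc_2,\quad Q_1=\tfrac{JkS}{100}.$$
For $k$ large, $S\ge1$ and the following hold.

* (P1) $\log k\ge40000\,(Sc_1+4)$. We have $Sc_1\le3S^2\log(100S)+S$, with $3S^2\le3\cdot10^{-6}\frac{\log k}{\log\log k}$ and $\log(100S)\le\frac12\log\log k$. So $40000\cdot3S^2\log(100S)\le0.06\log k$, and $40000(S+4)=O(\sqrt{\log k})$.
* (P2) $3700S^2\le\sqrt k$ and $\log(k+1)\le1.1\log k$, since $S^2\le\log k$.
* (P3) $JS\le k$ and $5SJc_2\le k$. As $J\le\sqrt k$, $S\le\sqrt{\log k}$ and $c_2\le9S\log k$, the left sides are at most $\sqrt{k\log k}$ and $45\sqrt k(\log k)^2$.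

**Block tree.** There is one root block at level $J$. Each block at level $j>1$ has $N$ child blocks at level $j-1$. So level $j$ has $B_j=N^{J-j}$ blocks. Each block contains $M$ components, so level $j$ has $T_j=B_jMkS$ types. "Descendants" refers to this tree. Each level-$j$ type has $4^{J-j}$ clones; the clones are the vertices. If two types are adjacent, all their clones are mutually adjacent; clones of one type are non-adjacent.

**Edges.** Types of one component are adjacent when their classes differ. Each type $v$ in block $\beta$ at level $j$ has $c_1$ *own-block links* to independent uniform components of $\beta$, and, for each $j'<j$, $c_2$ *downward links* to independent uniform components among those in the level-$j'$ descendant blocks of $\beta$. Every link carries its set as in Section 5. (If an own-block link of $v=(A,r,i)$ hits $A$ itself, then $i^*=i$ and only edges already present are added.) The targets are independent of the permutations $\pi$. Given $\pi$ and the targets, all sets are independent. Write $\Sigma$ for the collection of targets, $\mathcal H$ for the collection of sets, and $\Lambda=(\Sigma,\mathcal H)$. Let $n_0$ be the number of clones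 and add $n-n_0$ isolated vertices.

*The graph is $k$-colorable.* Color each clone by its hue. Inside a component different classes have different hues. Across a link, $\pi_B(i')\ne\chi_v$ for $i'\in H$ because $i^*\notin H$.

*It is small enough.* We have $n_0=MkS\sum_{s<J}(4N)^s\le2MkS(4N)^{J-1}$. Here
$$N=25S^3J^2c_2\le225S^4J^2\log k\le J^2(\log k)^3\le J^5,$$
because $225S^4\le(\log k)^2$ and $\log k\le J$. Also $\log(2MkS)=\log(50S^3Jk)\le2\log k\le2J$ for large $k$. So $\log n_0\le2J+J(\log4+5\log J)\le8J\log J$ for large $k$.

**What the algorithm sees.** Give all vertices i.i.d. uniform times in $[0,1]$, almost surely distinct; this induces a uniform order. Let $\omega$ be the collection of all times; it is independent of $(\pi,\Lambda)$. When a clone arrives we reveal its label (block, component, $r$, $i$) and all links, targets and sets, of its own type. Isolated vertices are revealed as such. The edges among arrived vertices are determined by labels and links of arrived types, so this only helps the algorithm. Fix a deterministic algorithm. Its coloring is a function of $(\omega,\Lambda)$; the permutations enter only through $\Lambda$. Name the colors $1,2,\dots$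 in order of first use. Let $\mathcal Q$ be the event that at most $Q_1$ colors are used in total. We shall show $\Pr[\mathcal Q^c]\ge0.3$.

(The coloring, and the notion of a good type defined next, depend on $\omega$ only through the order of the times and, for each vertex, which of finitely many fixed intervals contains its time. In the information arguments we may replace $\omega$ by these finite data.)

## 8. Clones make low levels early

**Good types.** Let $b_j=4^{-(J-j)}$ for $0\le j\le J$. A level-$j$ type is *good* if its first clone arrives in $(b_{j-1},b_j]$. It has $1/b_j$ clones and $b_{j-1}=b_j/4$, so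
$$\Pr[\text{good}]=\big(1-\tfrac{b_j}4\big)^{1/b_j}-(1-b_j)^{1/b_j}\ge\tfrac34-e^{-1}\ge0.38,\tag{8}$$
by Bernoulli's inequality for the first power and $1-x\le e^{-x}$ for the second.

*Example.* With $J=2$, a level-$2$ type has one clone and is good if it arrives after time $\frac14$. A level-$1$ type has four clones and is good with probability $(\frac{15}{16})^4-(\frac34)^4\approx0.456$.

For a good type $v$ let $t_v$ be the arrival time of its first clone and $\mathrm{col}(v)$ the color of that clone. "Earlier", for good types, refers to $t_v$. The intervals are disjoint and ordered, so *all good types of levels $j'<j$ come before every good type of level $j$*.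

**Freshness.** Before $t_v$ no clone of $v$ has arrived, so the links of $v$ have neither been revealed nor affected any edge among arrived vertices. Hence the coloring of everything that arrives before $t_v$ is determined by $\omega$ and the links of types other than $v$. Conditionally on $\pi$, $\omega$ and the links of all other types, the links of $v$ have their original law.

## 9. Four ways a good type can receive its color

**Usage.** A component $B$ *uses* color $a$ if some good type of $B$ has color $a$. All good types of $B$ colored $a$ have the same class, since different classes are adjacent; call it $i_B(a)$, and let $y_B(a)=\pi_B(i_B(a))$ be its hue. For a block $\beta$ at level $j$ let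

* $u_\beta(a)$ be the fraction of components of $\beta$ using $a$, and $g_\beta(a,y)$ the fraction using $a$ with $y_B(a)=y$;
* $f_{\beta,t}(a)$ and $g_{\beta,t}(a,y)$ be the same fractions, counting only good types that arrived before time $t$;
* $F_\beta(a)=\sum_{j'<j}(\text{average of }u_\gamma(a)\text{ over the level-}j'\text{ descendants }\gamma\text{ of }\beta)$, and $G_\beta(a,y)$ likewise with $g_\gamma(a,y)$;
* $Y_\beta(a)=\{y:G_\beta(a,y)>\frac12F_\beta(a)\}\cup\{y:g_\beta(a,y)\ge\eta/4\}$.

The set $Y_\beta(a)$ collects the hues with which $a$ is substantially aligned, below $\beta$ or in $\beta$. Since $\sum_yG_\beta(a,y)=F_\beta(a)$, at most one $y$ has more than half; since $\sum_yg_\beta(a,y)=u_\beta(a)\le1$, at most $4/\eta=4S$ hues have $g_\beta(a,y)\ge\eta/4$. So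
$$|Y_\beta(a)|\le1+4S\le5S.\tag{9}$$

**Sorts.** A good type $v=(A,r,i)$ in block $\beta$, with $a=\mathrm{col}(v)$, has

* sort L (aligned) if $\chi_v\in Y_\beta(a)$;
* sort D (popular below) if not L and $F_\beta(a)\ge\eta$;
* sort R (repeated) if not L, $F_\beta(a)<\eta$, some earlier good type of $A$ has color $a$, and $f_{\beta,t_v}(a)\ge\eta$;
* sort C (charged) otherwise.

A type of sort C has $F_\beta(a)<\eta$, and either no earlier good type of $A$ has color $a$ (a *first use*), or there is one and $f_{\beta,t_v}(a)<\eta$ (a *cheap reuse*). Write $\#L_j,\#D_j,\#R_j,\#C_j$ for the numbers at level $j$.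

*Example.* Let $\beta$ be at level $1$, so $F_\beta=G_\beta=0$ and sort D does not occur there. Suppose the algorithm somehow colored by hue. Then $y_B(a)=a$ for every $B$ using $a$, and as soon as a fraction $\eta/4$ of the components use $a$, we have $a\in Y_\beta(a)$ and every type colored $a$ in $\beta$ is of sort L. Suppose instead it colored by class. Then color $i$ appears with the independent hues $\pi_B(i)$. In each component the first good type of class $i$ is a first use, and (unless aligned) the later ones are cheap reuses until $f_{\beta,t}(i)$ reaches $\eta$, and of sort R afterwards.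

The plan is now visible. There are about $0.38\,T_j$ good types per level. Sorts D and R are rare because links block them (Lemma 1). Sort L is rare because it would require knowledge of the hidden permutations (Lemmas 2 and 3). Sort C can absorb only a bounded normalized amount per color (Lemma 4). Hence many colors are needed.

## 10. Links block popular and repeated colors

**Lemma 1.** $E[\#D_j\mathbf 1_{\mathcal Q}]\le0.01\,T_j$ and $E[\#R_j]\le0.01\,T_j$.

*Proof.* Fix a level-$j$ type $v=(A,r,i)$ in block $\beta$. Condition on $\pi$, on $\omega$ for which $v$ is good, and on the links of all other types. By freshness the links of $v$ still have their original law, while all colors given before $t_v$ are fixed.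

**Step 1: one link.** This step finds the chance that a single link forbids a color. Let a link of $v$ hit $B$, where $B$ used $a$ before $t_v$ and $y_B(a)\ne\chi_v$. Then $i_B(a)\ne i^*$, so $\Pr[i_B(a)\in H]=\frac{k/2}{k-1}\ge\frac12$. If $i_B(a)\in H$, then $v$ has an earlier neighbor colored $a$, so its first clone cannot receive $a$. We say the link *blocks* $a$.

**Step 2: sort D.** This step shows that the downward links block all popular colors at once. If $v$ is of sort D with color $a$, then $F_\beta(a)\ge\eta$ and, since $v$ is not of sort L, $G_\beta(a,\chi_v)\le\frac12F_\beta(a)$. These quantities concern good types of lower levels, which all come before $t_v$, so they are fixed by the conditioning. Fix a color $a$ with these two properties, and let $f_{j'}$ and $g_{j'}$ be the level-$j'$ terms of $F_\beta(a)$ and $G_\beta(a,\chi_v)$. A downward link of $v$ to level $j'$ hits a component that uses $a$ on a hue other than $\chi_v$ with probability $f_{j'}-g_{j'}$, so it blocks $a$ with probability at least $(f_{j'}-g_{j'})/2$. The links are independent, so the probability that none blocks $a$ is at most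
$$\prod_{j'<j}\Big(1-\frac{f_{j'}-g_{j'}}2\Big)^{c_2}\le e^{-\frac{c_2}2(F_\beta(a)-G_\beta(a,\chi_v))}\le e^{-c_2\eta/4}\le k^{-2}.$$
On $\mathcal Q$ only colors $a\le Q_1$ occur. So $\{v\text{ of sort D}\}\cap\mathcal Q$ is contained in the event that some $a\le Q_1$ with the two properties is not blocked, whose conditional probability is at most $Q_1k^{-2}=JS/(100k)\le0.01$ by (P3). Sum over $v$.

**Step 3: sort R.** This step does the same for own-block links, where fewer links suffice because there are fewer candidate colors. If $v$ is of sort R, its color $a$ was used by an earlier good type of $A$, necessarily of class $i$. There are fewer than $S$ such types, so fewer than $S$ candidates $a$, all determined before $t_v$. Not being of sort L gives $g_{\beta,t_v}(a,\chi_v)\le g_\beta(a,\chi_v)<\eta/4$. Take a candidate with $f_{\beta,t_v}(a)\ge\eta$ and $g_{\beta,t_v}(a,\chi_v)<\eta/4$; both conditions are fixed by the conditioning. Each own-block link blocks it with probability at least $\frac12(\eta-\frac\eta4)=\frac{3\eta}8$. By the union bound the conditional probability of sort R is at most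
$$S\,e^{-3\eta c_1/8}\le S\,(100S)^{-9/8}\le0.01.$$
Sum over $v$. $\square$

## 11. The links reveal little about one level of permutations

Let $\pi^{(j)}$ be the collection of permutations at level $j$, and define $\pi^{>j},\pi^{\le j},\pi^{<j}$ accordingly.

**Lemma 2.** $I(\pi^{(j)};(\omega,\Lambda))\le B_jMk\,(Sc_1+3)$.

For scale, $\mathrm{Ent}(\pi^{(j)})=B_jM\log k!\le B_jMk\log k$, so there are at most $\log k$ nats per pair (component, class).

The obvious proof charges $\log2$ nats to every link that touches level $j$. For own-block links this is affordable: $Sc_1\log2$ per pair. For downward links *from* level $j$ it is not: there are $S(j-1)c_2$ per pair, charging at least $8S^2(j-1)\log k\cdot\log2>5\log k$ when $j\ge2$. This exceeds the entropy itself, so the count says nothing.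

The charge is too pessimistic. A downward link from $v$ to $B$ reveals something about $i^*=\pi_B^{-1}(\chi_v)$, which mixes the unknown $\chi_v$ with the unknown $\pi_B$. Take a single link into a single component $B$. Then $i^*$ is uniform whatever $\chi_v$ is, so the link says nothing about $\chi_v$. Two links into the same component do say something. For $k=4$, if their sets are complementary, $H'=[4]\setminus H$, then the two sources have *different* hues: with equal hues both sets would miss the same $i^*$, but every element lies in one of them. Thus, if a subtree of components were renamed by a common unknown permutation of hues, only coincidences of hue among links into the same subtree would carry information. The choice $N=MSJc_2$ spreads the links over so many subtrees that each hue sends at most one link into a given subtree on average.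

*Proof.*

**Step 1: remove $\omega$, condition on higher levels.** This step isolates the relevant sets. Since $\omega$ is independent of $(\pi,\Lambda)$ and $\Sigma$ is independent of $\pi$, the left side is $I(\pi^{(j)};\mathcal H|\Sigma)$. By (3) and the independence of $\pi^{(j)}$ and $\pi^{>j}$ given $\Sigma$,
$$I(\pi^{(j)};\mathcal H|\Sigma)\le I(\pi^{(j)};\mathcal H,\pi^{>j}|\Sigma)=I(\pi^{(j)};\mathcal H|\Sigma,\pi^{>j}).$$
Links never go to a higher level, so $\mathcal H$ splits by (level of source, level of target), compared with $j$, into
$$\mathcal H_{=,=},\quad\mathcal H_{>,=},\quad\mathcal H_{>,<},\quad\mathcal H_{=,<},\quad\mathcal H_{<,<},\quad\mathcal H_{>,>}.$$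
Put $W=(\mathcal H_{=,<},\mathcal H_{<,<},\pi^{>j},\Sigma)$. By the chain rule,
$$I(\pi^{(j)};\mathcal H|\Sigma,\pi^{>j})=\underbrace{I(\pi^{(j)};\mathcal H_{=,<},\mathcal H_{<,<}|\Sigma,\pi^{>j})}_{\text{first term}}+\underbrace{I(\pi^{(j)};\mathcal H_{=,=},\mathcal H_{>,=},\mathcal H_{>,<},\mathcal H_{>,>}|W)}_{\text{second term}}.\tag{10}$$

**Step 2: the second term, by charging $\log 2$ per link.** Here the crude charge is good enough. Write $\mathcal H'=(\mathcal H_{=,=},\mathcal H_{>,=},\mathcal H_{>,<},\mathcal H_{>,>})$ and let $m$ be the (deterministic) number of links in the first three groups. The second term is at most $I(\pi^{\le j};\mathcal H'|W)=\mathrm{Ent}(\mathcal H'|W)-\mathrm{Ent}(\mathcal H'|W,\pi^{\le j})$. By (2),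
$$\mathrm{Ent}(\mathcal H'|W)\le\mathrm{Ent}(\mathcal H_{>,>}|\pi^{>j},\Sigma)+m\log\tbinom k{k/2}.$$
Given $W$ and $\pi^{\le j}$, all of $\pi$ and $\Sigma$ is known. So all sets are independent, and the law of $\mathcal H_{>,>}$ depends only on $\pi^{>j}$ and $\Sigma$. Hence
$$\mathrm{Ent}(\mathcal H'|W,\pi^{\le j})=\mathrm{Ent}(\mathcal H_{>,>}|\pi^{>j},\Sigma)+m\log\tbinom{k-1}{k/2}.$$
Since $\binom{k-1}{k/2}=\frac12\binom k{k/2}$, the second term is at most $m\log2$.

Now count $m$. There are $B_jMkSc_1$ links in $\mathcal H_{=,=}$. Levels above $j$ contain at most $MkS\sum_{s>j}B_jN^{-(s-j)}\le2B_jMkS/N$ types, each with at most $Jc_2$ links to levels $\le j$. This gives at most $2B_jMkSJc_2/N=2B_jk$ links in $\mathcal H_{>,=}$ and $\mathcal H_{>,<}$. So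
$$\text{second term}\le\log2\,(B_jMkSc_1+2B_jk).\tag{11}$$

**Step 3: the first term splits over subtrees.** This step reduces to one subtree at a time. For $j=1$ the first term is $0$, as there are no lower levels. Let $j\ge2$. Given $\Sigma$, $\pi^{>j}$ is independent of $(\pi^{(j)},\mathcal H_{=,<},\mathcal H_{<,<})$, so the first term equals $I(\pi^{(j)};\mathcal H_{=,<},\mathcal H_{<,<}|\Sigma)$.

For each level-$(j-1)$ block $\gamma$ with parent $\beta$, let $\mathcal T_\gamma$ be the subtree of $\gamma$, including $\gamma$. Let $D_\gamma$ be the collection of sets of links from $\beta$ into $\mathcal T_\gamma$, and $E_\gamma$ that of links with source in $\mathcal T_\gamma$; the targets of the latter lie in $\mathcal T_\gamma$ too. Then $(\mathcal H_{=,<},\mathcal H_{<,<})$ is the collection of the pairs $X_\gamma=(D_\gamma,E_\gamma)$. Let $\pi^\beta$ denote the permutations in $\beta$. Given $\Sigma$ and $\pi^{(j)}$ the $X_\gamma$ are independent, because they involve the permutations of disjoint subtrees, and the law of $X_\gamma$ depends on $\pi^{(j)}$ only through $\pi^\beta$. So, by (2),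
$$\mathrm{Ent}\big((X_\gamma)_\gamma|\Sigma\big)\le\sum_\gamma\mathrm{Ent}(X_\gamma|\Sigma),\qquad\mathrm{Ent}\big((X_\gamma)_\gamma|\Sigma,\pi^{(j)}\big)=\sum_\gamma\mathrm{Ent}(X_\gamma|\Sigma,\pi^\beta),$$
and by (1) the first term is at most $\sum_\gamma I(\pi^\beta;D_\gamma,E_\gamma|\Sigma)$.

**Step 4: rename the hues of a subtree.** This step removes the links inside the subtree. Fix $\gamma$. Realize $\pi_B=\sigma\tilde\pi_B$ for the components $B$ in $\mathcal T_\gamma$, with $\sigma$ and all $\tilde\pi_B$ independent and uniform in $S_k$, independent of $\Sigma$ and of the other permutations; the sets are then drawn given $\pi$ and $\Sigma$ as before. The joint law of the $\pi_B$ is unchanged. A link inside $\mathcal T_\gamma$ from $(A',r,i)$ to $B$ has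
$$i^*=\pi_B^{-1}\pi_{A'}(i)=\tilde\pi_B^{-1}\sigma^{-1}\sigma\tilde\pi_{A'}(i)=\tilde\pi_B^{-1}\tilde\pi_{A'}(i):$$
the renaming $\sigma$ cancels. Hence, given $(\tilde\pi,\Sigma)$, $E_\gamma$ is independent of $(\pi^\beta,\sigma,D_\gamma)$. Let $U$ be the law making all sets of $D_\gamma$ independent uniform $\frac k2$-subsets of $[k]$. The chain rule gives
$$I(\pi^\beta;D_\gamma,E_\gamma|\Sigma)\le I(\pi^\beta;\tilde\pi,D_\gamma,E_\gamma|\Sigma)=I(\pi^\beta;\tilde\pi|\Sigma)+I(\pi^\beta;D_\gamma|\tilde\pi,\Sigma)+I(\pi^\beta;E_\gamma|D_\gamma,\tilde\pi,\Sigma).$$
The outer two terms on the right vanish. By (4), applied for each value of $(\tilde\pi,\Sigma)$ (which fixes the index set of $D_\gamma$),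
$$I(\pi^\beta;D_\gamma,E_\gamma|\Sigma)\le E\,D_{KL}\big(P(D_\gamma|\pi^\beta,\tilde\pi,\Sigma)\,\|\,U\big).\tag{12}$$

**Step 5: a second moment over $\sigma$.** This step bounds the divergence by fixed points of a random permutation. Fix $\pi^\beta,\tilde\pi,\Sigma$; only $\sigma$ and the sets are random. For given $\sigma$, a link from $v$ to $B$ has $i^*_\sigma=\tilde\pi_B^{-1}\sigma^{-1}(\chi_v)$, and its set has density $2\cdot\mathbf 1[i^*_\sigma\notin H]$ with respect to the uniform law. So $D_\gamma$ has density $E_\sigma\prod_{\text{links}}2\cdot\mathbf 1[i^*_\sigma\notin H]$ with respect to $U$. With an independent copy $\sigma'$ of $\sigma$, the second moment under $U$ is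
$$E_{\sigma,\sigma'}\prod_{\text{links}}4\Pr_H[i^*_\sigma,i^*_{\sigma'}\notin H].$$
For uniform $H$, $4\Pr[i,i'\notin H]$ equals $2$ if $i=i'$, and $4\cdot\frac{(k/2)(k/2-1)}{k(k-1)}=\frac{k-2}{k-1}\le1$ otherwise. For a link with source hue $c$, $i^*_\sigma=i^*_{\sigma'}$ means $\sigma^{-1}(c)=\sigma'^{-1}(c)$, that is, $c$ is a fixed point of the uniform permutation $\sigma'\sigma^{-1}$. Let $n_c$ be the number of links from $\beta$ into $\mathcal T_\gamma$ with source hue $c$, and let $\mathrm{Fix}$ be the fixed-point set of a uniform permutation. By (6),
$$D_{KL}\le\log E\prod_{c\in\mathrm{Fix}}2^{n_c}.$$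
Writing each factor as $1+\mathbf 1[c\in\mathrm{Fix}](2^{n_c}-1)$, expanding, and using (7),
$$E\prod_{c\in\mathrm{Fix}}2^{n_c}=\sum_{T\subseteq[k]}\frac{(k-|T|)!}{k!}\prod_{c\in T}(2^{n_c}-1)\le\prod_c\Big(1+\frac ek(2^{n_c}-1)\Big)\le e^{\frac ek\sum_c(2^{n_c}-1)}.$$
So $D_{KL}\le\frac ek\sum_c(2^{n_c}-1)$.

**Step 6: average over the targets.** This step uses the choice of $N$. For each hue $c$ exactly $MS$ types of $\beta$ have hue $c$: in each component one class, with $S$ types. Each has $(j-1)c_2$ downward links, and each of these lands in $\mathcal T_\gamma$ independently with probability $1/N$. As $\Sigma$ is independent of $\pi^\beta$,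
$$E_\Sigma2^{n_c}=\Big(1+\frac1N\Big)^{MS(j-1)c_2}\le e^{MSJc_2/N}=e.$$
By (12), $\gamma$ contributes at most $\frac ek\cdot k(e-1)=e(e-1)<5$. There are $NB_j$ blocks $\gamma$, so the first term is at most $5NB_j$, and $5N=5MSJc_2\le Mk$ by (P3). So the first term is at most $B_jMk$.

Adding (11), the information is at most $\log2\,(B_jMkSc_1+2B_jk)+B_jMk\le B_jMk\,(Sc_1+3)$. $\square$

## 12. Little information means few aligned types

**Lemma 3.** $E[\#L_j\mathbf 1_{\mathcal Q}]\le0.02\,T_j$.

The sets $Y_\beta(a)$ depend on all the hidden permutations, so we cannot treat them as known. We pay for guessing them with a union bound over all possible maps $a\mapsto Y_\beta(a)$. The size $M$ is chosen so that this guess is cheap compared with the number of hues it would have to predict.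

*Proof.*

**Step 1: an event that involves only $\pi^{(j)}$ and $(\omega,\Lambda)$.** Let $\mathcal E_j$ be the event that there exist maps $Y_\beta$, one for each level-$j$ block, from $\{1,\dots,\lfloor Q_1\rfloor\}$ to subsets of $[k]$ of size at most $5S$, such that at least $0.01B_jMk$ pairs (component $A$ of level $j$, class $i$), with $\beta$ the block of $A$, satisfy: for some $r$, $(A,r,i)$ is good, has color at most $Q_1$, and $\pi_A(i)\in Y_\beta(\mathrm{col}(A,r,i))$. Such a pair is said to *count*. The event is determined by $\pi^{(j)}$ and $(\omega,\Lambda)$, because the coloring is a function of $(\omega,\Lambda)$. Each pair carries $S$ types, and $T_j=B_jMkS$. So if $\#L_j\ge0.01T_j$ and $\mathcal Q$ holds, the true sets $Y_\beta(a)$, which satisfy (9), witness $\mathcal E_j$: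
$$\mathcal Q\cap\{\#L_j\ge0.01T_j\}\subseteq\mathcal E_j.\tag{13}$$

**Step 2: the event is very unlikely for an independent $\pi^{(j)}$.** Let $p=\Pr[\mathcal E_j]$, and let $q$ be its probability when $\pi^{(j)}$ is replaced by an independent copy. There are at most $(k+1)^{5SQ_1B_j}$ choices of maps. For fixed maps and fixed $(\omega,\Lambda)$, each pair $(A,i)$ counts for at most $S\cdot5S=5S^2$ values of $\pi_A(i)$. A specified set of $h$ pairs, $h_A$ of them in component $A$, all count with probability at most
$$\prod_A(5S^2)^{h_A}\frac{(k-h_A)!}{k!}\le\Big(\frac{5eS^2}k\Big)^h,$$
by (7). Take $h=\lceil0.01B_jMk\rceil$. Summing over maps and over sets of $h$ pairs, and using $100e\cdot5e=500e^2<3700$ and (P2),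
$$q\le(k+1)^{5SQ_1B_j}\Big(\frac{eB_jMk}h\Big)^h\Big(\frac{5eS^2}k\Big)^h\le(k+1)^{5SQ_1B_j}\Big(\frac{3700S^2}k\Big)^h\le(k+1)^{5SQ_1B_j}k^{-h/2}.$$
Here $5SQ_1\log(k+1)\le0.055\,kS^2J\log k\le0.0025\,Mk\log k$, since $0.0025M=0.0625\,S^2J$. Also $\frac h2\log k\ge0.005\,B_jMk\log k$. Therefore
$$\log\frac1q\ge0.0025\,B_jMk\log k.\tag{14}$$

**Step 3: compare with the true law.** The left side of (5) is at least $p\log\frac1q-\log2$, because $p\log p+(1-p)\log(1-p)\ge-\log2$ and $-(1-p)\log(1-q)\ge0$; and if $q=0$ then $p=0$. By Lemma 2, (14) and (P1),
$$p\le\frac{B_jMk(Sc_1+3)+\log2}{0.0025\,B_jMk\log k}\le\frac{400(Sc_1+4)}{\log k}\le0.01.$$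
By (13), $E[\#L_j\mathbf 1_{\mathcal Q}]\le0.01T_j+pT_j\le0.02T_j$. $\square$

## 13. Each color can be charged a bounded amount

**Lemma 4.** Almost surely, $\displaystyle\sum_{j=1}^J\frac{\#C_j}{B_jM}\le4\cdot(\text{number of colors used}).$

*Proof.* Fix the outcome and a color $a$. For a block $\beta$ let $X_\beta$ be the fraction of its components having a sort-C type colored $a$, and $Z_\beta$ the fraction having a cheap reuse colored $a$. Then $Z_\beta\le X_\beta\le u_\beta(a)$, and $X_\beta>0$ implies $F_\beta(a)<\eta$.

**Step 1: cheap reuses are confined.** We show that $Z_\beta>0$ implies $Z_\beta<\eta$. Let $t^*$ be the latest time of a cheap reuse of $a$ in $\beta$. Every component with a cheap reuse used $a$ before its own reuse, hence before $t^*$. So $Z_\beta\le f_{\beta,t^*}(a)<\eta$, the last inequality because the type arriving at $t^*$ is a cheap reuse.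

**Step 2: count types in one block.** A component has at most one first use of $a$. It has at most $S$ good types colored $a$, since they lie in one class. So $\beta$ has at most $M(X_\beta+SZ_\beta)$ sort-C types colored $a$.

**Step 3: follow a random path.** This step turns the sum over levels into an expectation in which only the highest occurrence is expensive. Take a random path $\beta_J,\beta_{J-1},\dots,\beta_1$ from the root to a leaf block, choosing a uniform child each time. Then $\beta_j$ is uniform among the $B_j$ blocks of level $j$, and
$$F_\beta(a)=E\Big[\sum_{j'<j}u_{\beta_{j'}}(a)\,\Big|\,\beta_j=\beta\Big].$$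
Let $\tau$ be the highest level with $X_{\beta_\tau}>0$, if any. Whether $\tau=j$ is determined by $\beta_J,\dots,\beta_j$. Given the path down to $\beta_\tau$, the expectation of $\sum_{j<\tau}X_{\beta_j}\le\sum_{j<\tau}u_{\beta_j}(a)$ is at most $F_{\beta_\tau}(a)<\eta$. Since $X_{\beta_\tau}\le1$, we get $E\sum_jX_{\beta_j}\le1+\eta$. Repeat this with the highest level $\tau'$ where $Z_{\beta_{\tau'}}>0$. There $Z_{\beta_{\tau'}}<\eta$ by Step 1, and $X_{\beta_{\tau'}}>0$ gives $F_{\beta_{\tau'}}(a)<\eta$. So $E\sum_jZ_{\beta_j}\le2\eta$.

Color $a$ therefore contributes to the left side of the lemma at most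
$$\sum_j\frac1{B_j}\sum_{\beta\text{ at level }j}(X_\beta+SZ_\beta)=E\sum_j(X_{\beta_j}+SZ_{\beta_j})\le1+\eta+2S\eta=3+\eta\le4.$$
Sum over colors. $\square$

This is where $\eta=1/S$ is used: the $S$-fold repetition of a color costs $2S\eta=2$, not $S$.

## 14. Counting good types against $Q_1$ colors

*Proof of Theorem 2.* Let $\mathcal G_j=\#L_j+\#D_j+\#R_j+\#C_j$ be the number of good types at level $j$. By (8) and $\mathcal G_j\le T_j$, $E[\mathcal G_j\mathbf 1_{\mathcal Q}]\ge T_j(0.38-\Pr[\mathcal Q^c])$. Divide by $B_jM$, note $T_j/(B_jM)=kS$, and sum over the $J$ levels. On $\mathcal Q$ at most $Q_1$ colors are used, so Lemmas 1, 3 and 4 give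
$$JkS\,(0.38-\Pr[\mathcal Q^c])\le\sum_{j=1}^J\frac{E[(\#L_j+\#D_j+\#R_j+\#C_j)\mathbf 1_{\mathcal Q}]}{B_jM}\le(0.02+0.01+0.01)\,JkS+4Q_1=0.08\,JkS.$$
Hence $\Pr[\mathcal Q^c]\ge0.3$. On $\mathcal Q^c$ more than $Q_1$ colors are used, so the expected number of colors is at least $0.3\,Q_1=0.003\,JkS$. The isolated vertices change nothing: their times are part of $\omega$, they have no links, and $\mathcal Q$ refers to the total number of colors. The graph is $k$-colorable with $n$ vertices, and $n_0\le e^{8J\log J}$ was checked in Section 7. This proves Theorem 2, and with Section 4 and Section 2 also Theorem 1 and the Corollary. $\blacksquare$
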